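
\newtheorem{theorem}{Theorem}
\newtheorem{corollary}[theorem]{Corollary}
\newtheorem{lemma}[theorem]{Lemma}
\newtheorem{proposition}[theorem]{Proposition}
\newtheorem*{conjecture}{Conjecture}

\title{Cop numbers of graphs without long induced cycles}


\begin{abstract}
We disprove the conjecture that there is a constant $N$ such that, for every
$k\ge 3$, every connected graph with no induced cycle of length at least $k$
has cop number at most $\frac k2+N$. The largest cop number in this class is
$(1-o(1))k$, and so is the largest cop number of a connected $P_k$-free graph.
The lower bound comes from a random graph whose vertex set carries many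
partitions into at most $L$ cliques. A single partition yields the coefficient
$\frac12$; averaging over many partitions raises it to $1$. The matching upper
bound is a chase in which $k-3$ cops follow the robber along an induced path.
\end{abstract}

\section{The question and the answer}

All graphs are finite and simple, and the game below is played on connected
graphs only. In the game of Cops and Robbers on a connected graph $G$, first $m$
cops are placed on vertices of $G$ (several cops may share a vertex), and then
the robber chooses a vertex. The two sides alternate moves, cops first. In a cop
move each cop stays put or moves to an adjacent vertex; in a robber move the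
robber does the same. The cops win if at some point a cop occupies the robber's
vertex. The \emph{cop number} $c(G)$ is the least $m$ for which $m$ cops have a
strategy that guarantees a win.

Write $C_k$ and $P_k$ for the cycle and the path on $k$ vertices. A graph is
\emph{$P_k$-free} if no induced subgraph of it is isomorphic to $P_k$, and
\emph{$(C_k,C_{k+1},\dots)$-free} if it has no induced cycle of length at least
$k$. How large can the cop number of a connected $(C_k,C_{k+1},\dots)$-free
graph be? The question is natural because an induced cycle is the simplest
device for escaping a cop: on a cycle of length at least $4$, a robber facing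
one cop can arrange to be at distance at least $2$ from the cop after each of
his own moves. If all induced cycles are short, the robber can no longer make
long detours, and one expects few cops to suffice.

The first cases agree with this. A connected graph with no induced cycle at all
is a tree, where one cop wins. For $k=4$ one cop still wins, and for $k=5$ two
cops win and are needed on $C_4$ (the upper bounds are part of
Theorem~\ref{thm:upper}). In general, $k-3$ cops win for $k\ge4$ by keeping to
$k-3$ consecutive vertices of an induced path. This looks wasteful, and one may
hope to save a constant factor. The following conjecture is from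
Clow~\cite{Clow}.

\begin{conjecture}
There exists an integer $N$ such that for all integers $k\ge3$, if $G$ is a
connected $(C_k,C_{k+1},\dots)$-free graph, then $c(G)\le \frac k2+N$.
\end{conjecture}

We show that the conjecture is false, and that no constant factor can be saved.

\begin{theorem}\label{thm:disproof}
Let $L\ge10^6$ be a multiple of $12$ and let $k=\frac{4L}3+1$. There is a
connected $(C_k,C_{k+1},\dots)$-free graph $G$ with
\[
c(G)\ \ge\ \frac{3L}4+1\ =\ \frac k2+\frac L{12}+\frac12 .
\]
Hence no $N$ as in the Conjecture exists.
\end{theorem}

For $k\ge3$ let $f(k)$ be the maximum of $c(G)$ over connected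
$(C_k,C_{k+1},\dots)$-free graphs $G$, and let $g(k)$ be the maximum of $c(G)$
over connected $P_k$-free graphs $G$. Both are finite by
Theorem~\ref{thm:upper}, and both are nondecreasing in $k$ because the classes
are nested. Logarithms are natural.

\begin{theorem}\label{thm:lower}
For all sufficiently large $k$,
\[
f(k),\ g(k)\ \ge\ k-\frac{5k\log\log k}{\log k}.
\]
\end{theorem}

\begin{theorem}\label{thm:upper}
We have $f(3)=1$; $f(k)\le k-3$ for $k\ge4$; and $g(k)\le k-2$ for $k\ge3$.
\end{theorem}

The bound for $g$ is known (Joret--Kami\'nski--Theis; Sivaraman); we include a
proof for completeness.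

\begin{corollary}\label{cor:sharp}
$\lim_{k\to\infty} f(k)/k=\lim_{k\to\infty} g(k)/k=1$. For real $a$, there is a
constant $N$ with $c(G)\le ak+N$ for all $k\ge3$ and all connected
$(C_k,C_{k+1},\dots)$-free $G$ if and only if $a\ge1$.
\end{corollary}

\begin{proof}
By Theorem~\ref{thm:upper}, $f(k),g(k)\le k-2$ for all $k\ge3$. Together with
Theorem~\ref{thm:lower} this gives the limits. If $a\ge1$, then
$f(k)\le k-2\le ak-2$, so $N=-2$ works. If $a<1$, then
$f(k)-ak\ge(1-a)k-\frac{5k\log\log k}{\log k}\to\infty$, so no constant works.
\end{proof}

The Conjecture is the case $a=\frac12$.

Section~\ref{sec:one} shows the idea of the lower bound in its simplest form,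
which reaches the coefficient $\frac12$, and explains why this form stops there.
Section~\ref{sec:many} gives the general construction, and
Section~\ref{sec:parameters} chooses its parameters and proves
Theorems~\ref{thm:disproof} and~\ref{thm:lower}. Section~\ref{sec:upper} proves
Theorem~\ref{thm:upper}.

\section{One partition into cliques: the coefficient one half}\label{sec:one}

We want graphs in which the robber escapes many cops although all induced paths
and cycles are short. Two simple lemmas isolate what is needed on each side.
For the robber, it is enough that he can always step out of the reach of all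
cops.

\begin{lemma}[Escape]\label{lem:escape}
Let $m\ge1$ and let $G$ be a connected graph with at least $m+1$ vertices.
Suppose that for every $m$-set $S$ of vertices and every vertex $v\notin S$
there is a vertex $u\notin S$, equal or adjacent to $v$, that is not adjacent to
any vertex of $S$. Then $c(G)\ge m+1$.
\end{lemma}

\begin{proof}
Idle cops do no harm, so it suffices to show that $m$ cops cannot guarantee a
win. Suppose they start on a vertex set $S_0$, so $|S_0|\le m$. Enlarge $S_0$ to
an $m$-set $S$, pick $v\notin S$, and let the robber start at the vertex $u$
given by the hypothesis. He is not on and not adjacent to any cop.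

Now suppose the robber is at $v$, not on and not adjacent to any cop, with the
cops to move. After their move no cop is on $v$, so the set of cop positions can
be enlarged to an $m$-set $S\not\ni v$. The hypothesis gives a vertex $u$ to
which the robber can move (or where he can stay) such that again he is not on
and not adjacent to any cop. So he is never caught.
\end{proof}

To shorten induced paths and cycles we use cliques: an induced path, or an
induced cycle of length at least $4$, is triangle-free and so has at most two
vertices in any clique. The next lemma records this with the correction term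
that will matter later.

\begin{lemma}[Counting]\label{lem:count}
Let $V(G)$ be partitioned into at most $L$ cliques, and let $X\subseteq V(G)$ be
such that $G[X]$ is triangle-free. Let $e$ be the number of edges of $G[X]$ that
lie inside a part. Then $|X|\le L+e$, and $e\le L$.
\end{lemma}

\begin{proof}
Each part meets $X$ in a clique of $G[X]$, hence in at most two vertices, and a
part that meets $X$ in two vertices contains exactly one edge of $G[X]$. So
$e\le L$, and $|X|$ is the number of parts that meet $X$, plus the number of
parts that meet $X$ twice; the first number is at most $L$ and the second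
is~$e$.
\end{proof}

The rest of this section is an illustration and is not used later. With one
partition into $L$ cliques we get $|X|\le 2L$. On the other hand, $L-1$ cops
leave at least one of the cliques empty, and if the edges between the cliques
are random, the robber can hide there. For $L=2$ the $4$-cycle $a_1a_2b_2b_1$
already shows this: its parts are $\{a_1,a_2\}$ and $\{b_1,b_2\}$. If the cop is
at $a_1$, the vertex $b_2$ in the empty part is not adjacent to the cop, and
from either $a_2$ or $b_1$ the robber can move to it; the other positions of the
cop are symmetric. For general $L$ we argue as follows.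

\begin{proposition}\label{prop:one}
For every $L\ge2$ there is a connected graph $G$ with $c(G)\ge L$ such that
every induced path, and every induced cycle of length at least $4$, has at most
$2L$ vertices. Hence $f(2L+1)\ge L$.
\end{proposition}

\begin{proof}
Take $L$ disjoint cliques with $M$ vertices each, and join two vertices from
different cliques by an edge according to independent fair coins. By
Lemma~\ref{lem:count} the bound $2L$ always holds. With probability tending to
$1$ as $M\to\infty$ any two of the cliques are joined by an edge, since a given
pair fails with probability $2^{-M^2}$; then $G$ is connected.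

We verify the hypothesis of Lemma~\ref{lem:escape} for $m=L-1$. Fix $S$ with
$|S|=L-1$ and $v\notin S$. Some clique $Q$ of the partition is disjoint from
$S$. For $u\in Q\setminus\{v\}$ we want that $u\sim v$ (automatic if $v\in Q$)
and $u\not\sim s$ for all $s\in S$. This involves at most $L$ coins, so it has
probability at least $2^{-L}$, and for different $u$ the coins are different. So
no $u$ works with probability at most $(1-2^{-L})^{M-1}$. There are at most
$(LM)^{L}$ choices of $(v,S)$, and $(LM)^{L}(1-2^{-L})^{M-1}\to0$ as
$M\to\infty$.
\end{proof}

So $f(k)\ge\frac{k-1}2$ for every odd $k\ge5$: this is the conjectured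
coefficient. This construction gives nothing better. First, $c(G)\le L$, since
$L$ cops, one in each clique, capture the robber in their first move. Second,
with probability tending to $1$ as $M\to\infty$ there are an induced path and an
induced cycle with $2L$ vertices. Indeed, fix two vertices in each clique and a
path or cycle through these $2L$ vertices in which the two vertices of each
clique are consecutive. Only coins decide whether the $2L$ vertices induce it,
so they do so with positive probability, depending only on $L$. There are
$\lfloor M/2\rfloor$ disjoint sets with two vertices in each clique, and for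
these the corresponding events are independent.

To improve the bound one must prevent induced paths and cycles from using many
cliques twice. In terms of Lemma~\ref{lem:count}, the error term $e$ must be
made small compared to $L$.

\section{Many partitions}\label{sec:many}

\subsection{Averaging over partitions}

The remedy is to have many partitions into at most $L$ cliques on the same
vertex set. A path may use one partition badly, with $e$ close to $L$, but not
all of them if each edge lies inside parts of only a few of the partitions.

\begin{lemma}[Averaging]\label{lem:average}
Let $0<\varepsilon<1$. Suppose $V(G)$ has $n\ge1$ partitions, each into at most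
$L$ cliques, such that any two vertices lie in a common part in at most
$\varepsilon n$ of these partitions. Then every induced path, and every induced
cycle of length at least $4$, has at most $L/(1-\varepsilon)$ vertices.
\end{lemma}

\begin{proof}
Let $X$ be a set of $t$ vertices such that $G[X]$ is a path, or a cycle of
length $t\ge4$. Then $G[X]$ is triangle-free and has at most $t$ edges. Let
$e_c$ be the number of edges of $G[X]$ inside parts of the $c$-th partition. By
Lemma~\ref{lem:count}, $t\le L+e_c$ for each $c$. Sum over $c$. Each of the at
most $t$ edges contributes at most $\varepsilon n$ to $\sum_c e_c$, so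
\[
nt\ \le\ nL+\sum_{c=1}^n e_c\ \le\ nL+t\,\varepsilon n ,
\]
that is, $t\le L/(1-\varepsilon)$.
\end{proof}

A system of $n$ partitions is conveniently described by words: a vertex $i$ gets
a word $w_i$ of length $n$ over the alphabet $[L]=\{1,\dots,L\}$, and two
vertices lie in the same part of the $c$-th partition if and only if their words
agree in coordinate $c$. All parts are cliques as soon as any two vertices whose
words agree somewhere are adjacent. Adding further edges does not affect the
hypotheses of Lemma~\ref{lem:average}, so the other pairs may again be joined by
random coins.

What does the robber need? To avoid the set $S$ of $m$ cops he needs a vertex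
$u$ whose word differs from all words $w_s$, $s\in S$, in \emph{every}
coordinate. In each coordinate the cops forbid at most $m$ of the $L$ letters,
so a random word is suitable with probability at least $\delta^n$, where
$\delta=1-\frac mL$. This is why we need $m<L$, and why we take a little more
than $\delta^{-n}$ words. Then, up to a polynomial factor in $n$, there are
$\delta^{-2n}$ pairs of words, and no pair may agree in more than
$\varepsilon n$ coordinates. We shall see that a given pair violates this with
probability at most $\theta^n$, where
\[
\theta=\Big(\frac e{\varepsilon L}\Big)^{\varepsilon}.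
\]
The two demands are compatible if $\theta<\delta^2$. The coins cost the robber a
further factor $2^{-(m+1)}$. It is harmless because $m$ stays fixed while
$n\to\infty$.

\subsection{The construction}

\begin{theorem}\label{thm:main}
Let $L>m\ge1$ be integers, $\delta=1-\frac mL$, and let $0<\varepsilon<1$ satisfy
\begin{equation}\label{eq:cond}
\theta:=\Big(\frac e{\varepsilon L}\Big)^{\varepsilon}<\delta^2 .
\end{equation}
Then there is a connected graph $G$ with $c(G)\ge m+1$ such that every induced
path, and every induced cycle of length at least $4$, has at most
$L/(1-\varepsilon)$ vertices.
\end{theorem}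

\begin{proof}
Fix $L,m,\varepsilon$. Let $n$ be a large integer and
$M=\lceil n^2\delta^{-n}\rceil$. Since $n^2\delta^{-n}\ge1$, we have
$M\le 2n^2\delta^{-n}$. Choose words $w_1,\dots,w_M$ independently and uniformly
from $[L]^n$, and, independently of these and of each other, a fair coin
$\eta_{ij}=\eta_{ji}\in\{0,1\}$ for each pair $i\ne j$. Let $G$ have vertex set
$\{1,\dots,M\}$, with $i\sim j$ if and only if $w_i$ and $w_j$ agree in at least
one coordinate or $\eta_{ij}=1$. We show that each of the following holds with
probability tending to $1$ as $n\to\infty$.
\begin{itemize}
\item[(E1)] Any two words $w_i,w_j$ with $i\ne j$ agree in at most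
$\varepsilon n$ coordinates.
\item[(E2)] For every $m$-set $S$ of vertices and every vertex $v\notin S$
there is a vertex $u\notin S\cup\{v\}$ with $u\sim v$ and $u\not\sim s$ for all
$s\in S$.
\item[(E3)] $G$ is connected.
\end{itemize}

\emph{Proof of} (E1). Put $a=\lceil\varepsilon n\rceil$. Two fixed words agree
in all coordinates of a given $a$-set with probability $L^{-a}$. By a union
bound over the $a$-sets and the standard estimate
$\binom na\le\left(\frac{en}a\right)^a$, they agree in at least $a$ coordinates
with probability at most
\[
\binom na L^{-a}\ \le\ \Big(\frac{en}{aL}\Big)^a\ \le\
\Big(\frac e{\varepsilon L}\Big)^a\ \le\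
\Big(\frac e{\varepsilon L}\Big)^{\varepsilon n}=\theta^n .
\]
The last two inequalities use $a\ge\varepsilon n$, and the last one also uses
$\frac e{\varepsilon L}<1$, which follows from \eqref{eq:cond} because
$\delta<1$. There are at most $M^2$ pairs, so (E1) fails with probability at
most $M^2\theta^n\le4n^4(\theta/\delta^2)^n$. By \eqref{eq:cond} this tends to
$0$.

\emph{Proof of} (E2). Fix $v$ and $S$, and condition on the words $w_s$,
$s\in S$. For $u\notin S\cup\{v\}$ consider the event that
\begin{itemize}
\item in every coordinate, $w_u$ avoids the letters of all $w_s$, $s\in S$; and
\item $\eta_{uv}=1$, and $\eta_{us}=0$ for all $s\in S$.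
\end{itemize}
If it occurs, then $u$ is as required: $u$ is adjacent to $v$ because of the
coin, and for $s\in S$ neither reason for $u\sim s$ applies. In each coordinate
at most $m$ letters are forbidden, so the event has conditional probability at
least
\[
p:=\Big(1-\frac mL\Big)^n2^{-(m+1)}=\delta^n2^{-(m+1)} .
\]
The event for $u$ depends only on $w_u$ and on the coins between $u$ and
$S\cup\{v\}$. For different $u$ these are disjoint sets of variables, so the
events are conditionally independent. Hence, by $1-p\le e^{-p}$, the pair
$(v,S)$ fails with probability at most
\[
(1-p)^{M-m-1}\ \le\ e^{-pM+p(m+1)}\ \le\ e^{\,1-n^22^{-(m+1)}} ,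
\]
because $pM\ge n^22^{-(m+1)}$ and $p(m+1)\le(m+1)2^{-(m+1)}\le1$. There are at
most $M^{m+1}\le(2n^2\delta^{-n})^{m+1}=e^{O(n)}$ choices of $(v,S)$, as $m$ and
$\delta$ are fixed. So (E2) fails with probability at most
$e^{O(n)}e^{\,1-n^22^{-(m+1)}}\to0$. (The factor $n^2$ in the definition of $M$
is there for this union bound.)

\emph{Proof of} (E3). Looking only at the coins, two fixed vertices have no
common neighbor with probability at most $(3/4)^{M-2}$, and
$M^2(3/4)^{M-2}\to0$. If any two vertices have a common neighbor, $G$ is
connected.

\emph{Conclusion.} Fix $n$ with $M\ge m+2$ and an outcome satisfying (E1)--(E3);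
for large $n$ such an outcome exists. By (E2) and (E3), Lemma~\ref{lem:escape}
applies and gives $c(G)\ge m+1$. For each coordinate $c\in[n]$, sorting the
vertices by the $c$-th letter of their words partitions $V(G)$ into at most $L$
parts, and each part is a clique by the definition of $G$. By (E1), two vertices
share a part in at most $\varepsilon n$ of these $n$ partitions.
Lemma~\ref{lem:average} gives the bound on induced paths and cycles.
\end{proof}

\section{Choosing the parameters}\label{sec:parameters}

In Theorem~\ref{thm:main} the ratio of $m$ to the bound $L/(1-\varepsilon)$ is
$(1-\delta)(1-\varepsilon)$. For fixed $\varepsilon$ and $\delta$ condition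
\eqref{eq:cond} holds as soon as $L$ is large, because $\theta\to0$ as
$L\to\infty$. So every coefficient below $1$ can be reached. For the disproof of
the Conjecture any choice with $(1-\delta)(1-\varepsilon)>\frac12$ will do; we
take $\delta=\varepsilon=\frac14$, which gives $\frac9{16}$.

\begin{proof}[Proof of Theorem~\ref{thm:disproof}]
Take $m=\frac{3L}4$, which is an integer, so $\delta=\frac14$, and
$\varepsilon=\frac14$. Condition \eqref{eq:cond} reads
$(4e/L)^{1/4}<\frac1{16}$, that is,
\[
L>4e\cdot16^4=262144\,e\approx712{,}581 ,
\]
which holds for $L\ge10^6$. Theorem~\ref{thm:main} gives a connected graph $G$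
with $c(G)\ge\frac{3L}4+1$ in which every induced cycle of length at least $4$
has length at most $\frac{4L}3$. Since $k=\frac{4L}3+1\ge4$, the graph $G$ is
$(C_k,C_{k+1},\dots)$-free. Finally $\frac k2=\frac{2L}3+\frac12$, so
\[
\frac{3L}4+1-\frac k2=\frac L{12}+\frac12 ,
\]
which is unbounded as $L\to\infty$. Hence no $N$ as in the Conjecture exists.
\end{proof}

For Theorem~\ref{thm:lower} we let $\delta$ and $\varepsilon$ tend to $0$ as
$L\to\infty$, slowly enough for \eqref{eq:cond} to hold.

\begin{proof}[Proof of Theorem~\ref{thm:lower}]
For large $L$ put
\[
m=L-\Big\lceil\frac L{\log L}\Big\rceil,\qquad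
\varepsilon_L=\frac{3\log\log L}{\log L},
\]
so that $1\le m<L$, $0<\varepsilon_L<1$ and
$\delta=\frac1L\lceil L/\log L\rceil\ge\frac1{\log L}$. Taking logarithms,
condition \eqref{eq:cond} with $\varepsilon=\varepsilon_L$ is equivalent to
\[
\varepsilon_L\log\frac{\varepsilon_LL}e\ >\ 2\log\frac1\delta .
\]
The right side is at most $2\log\log L$. For large $L$ we have
$\varepsilon_L\ge\frac1{\log L}$, so
$\log\frac{\varepsilon_LL}e\ge\log L-\log\log L-1$ and the left side is at least
\[
3\log\log L\Big(1-\frac{\log\log L+1}{\log L}\Big)\ >\ 2\log\log L .
\]
So \eqref{eq:cond} holds for all large $L$. Theorem~\ref{thm:main} yields a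
connected graph $G_L$ with
\[
c(G_L)\ \ge\ m+1\ \ge\ L-\frac L{\log L}
\]
whose induced paths, and induced cycles of length at least $4$, have at most
$L/(1-\varepsilon_L)$ vertices.

Given a large $k$, let
\[
L=\Big\lfloor\Big(1-\frac{4\log\log k}{\log k}\Big)k\Big\rfloor .
\]
Then $\frac k2\le L\le k$, so
\[
\varepsilon_L\ \le\ \frac{3\log\log k}{\log(k/2)}\ <\
\frac{4\log\log k}{\log k}
\]
for large $k$. Therefore $L<(1-\varepsilon_L)k$, that is,
$L/(1-\varepsilon_L)<k$. So $G_L$ is both $P_k$-free and
$(C_k,C_{k+1},\dots)$-free. Since
$\frac L{\log L}\le\frac k{\log(k/2)}\le\frac{2k}{\log k}$ for large $k$, its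
cop number is at least
\[
L-\frac L{\log L}\ \ge\ k-\frac{4k\log\log k}{\log k}-1-\frac{2k}{\log k}\ \ge\
k-\frac{5k\log\log k}{\log k}
\]
for large $k$.
\end{proof}

\section{The upper bound: following an induced path}\label{sec:upper}

We now prove Theorem~\ref{thm:upper}. The case $k=3$ concerns trees, since a
shortest cycle in any graph is induced. On a tree $T$, let a cop at $p$ move to
the neighbor $p'$ of $p$ in the component $B$ of $T-p$ that contains the robber.
Unless the robber is captured, he is now in a component of $T-p'$ that lies in
$B\setminus\{p'\}$, and he cannot leave it without stepping onto $p'$. So his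
component keeps shrinking until he is caught, and $f(3)=1$.

For $k\ge4$ we imitate this. The leading cop follows the robber, and his trail
$v_1v_2\dots v_J$ is kept an induced path; the robber is confined to a set $C_J$
(his \emph{territory}), which shrinks at each step. In contrast to the case of a
tree, the territory may have exits besides $v_J$, that is, other vertices of
$N(C_J)$, where $N(C)$ denotes the set of vertices outside a vertex set $C$ with
a neighbor in $C$. It will be arranged that every exit other than $v_J$ has a
neighbor on the trail, but the trail grows, and we cannot keep a cop on each of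
its vertices. Here the hypothesis on $G$ comes in: an exit whose neighbors on
the trail all lie far behind $v_J$ would create a long induced cycle. So it is
enough to keep cops on the last $k-3$ vertices of the trail.

Write $N(v)$ for the set of neighbors of a vertex $v$. For $J\ge1$, consider
vertices $v_1,\dots,v_J$ and a vertex set $C_J$ with the following properties.
\begin{itemize}
\item[(a)] $v_1v_2\dots v_J$ is an induced path.
\item[(b)] $G[C_J]$ is connected, $C_J\cap\{v_1,\dots,v_J\}=\emptyset$, $v_J$
has a neighbor in $C_J$, and $v_i$ has none for $i<J$.
\item[(c)] Every $x\in N(C_J)\setminus\{v_J\}$ has a neighbor in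
$\{v_1,\dots,v_J\}$.
\end{itemize}

\begin{lemma}\label{lem:window}
Let $k\ge4$ and let $G$ be $(C_k,C_{k+1},\dots)$-free. If \textup{(a)--(c)} hold
and $x\in N(C_J)\setminus\{v_J\}$, then $x\notin\{v_1,\dots,v_J\}$ and $x$ is
adjacent to some $v_i$ with $\max(1,J-k+4)\le i\le J$.
\end{lemma}

\begin{proof}
Since $x$ has a neighbor in $C_J$, (b) gives $x\notin\{v_1,\dots,v_{J-1}\}$, and
$x\ne v_J$ by assumption. By (c) there is a largest $i\le J$ with $x\sim v_i$.
If $i=J$, we are done, as $k\ge4$.

Let $i<J$, so $x\not\sim v_J$. Both $v_J$ and $x$ have neighbors in the
connected graph $G[C_J]$, so there is a path from $v_J$ to $x$ in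
$G[C_J\cup\{v_J,x\}]$. Take a shortest such path. It is induced, its interior
vertices lie in $C_J$, and it has at least one interior vertex. Together with
$v_i,v_{i+1},\dots,v_J$ it forms a cycle (Figure~\ref{fig:window}). This cycle
is induced: $v_i\dots v_J$ is an induced path by (a), the vertices
$v_i,\dots,v_{J-1}$ have no neighbors in $C_J$ by (b), and $x$ is not adjacent
to any of $v_{i+1},\dots,v_J$ by the choice of $i$. It contains the $J-i+1$
vertices $v_i,\dots,v_J$, the vertex $x$, and at least one vertex of $C_J$, so
its length is at least $J-i+3$. Since $G$ has no induced cycle of length at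
least $k$, we get $J-i+3\le k-1$, that is, $i\ge J-k+4$.
\end{proof}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.95]
\draw[thick,gray] (7.5,-0.6) ellipse (1.3 and 1.2);
\node at (8.2,-0.5) {$C_J$};
\draw (0,0) -- (0.7,0);
\node at (1.2,0) {$\cdots$};
\draw (1.7,0) -- (2.4,0);
\draw[very thick] (2.4,0) -- (3.3,0) -- (3.8,0);
\node at (4.3,0) {$\cdots$};
\draw[very thick] (4.8,0) -- (5.4,0) -- (6.8,-0.2) -- (7.0,-1.1)
 -- (4.4,-1.7) -- (2.4,0);
\fill (0,0) circle (2pt) node[above] {$v_1$};
\fill (2.4,0) circle (2pt) node[above] {$v_i$};
\fill (3.3,0) circle (2pt) node[above] {$v_{i+1}$};
\fill (5.4,0) circle (2pt) node[above] {$v_J$};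
\fill (6.8,-0.2) circle (2pt);
\fill (7.0,-1.1) circle (2pt);
\fill (4.4,-1.7) circle (2pt) node[below] {$x$};
\end{tikzpicture}
\caption{An exit $x$ of the robber's territory $C_J$ whose last neighbor on the
trail $v_1\dots v_J$ is $v_i$ with $i<J$. The thick cycle runs along the trail
from $v_i$ to $v_J$, then through $C_J$ to $x$, and back to $v_i$. It is
induced, so $v_i$ cannot be far behind $v_J$.}
\label{fig:window}
\end{figure}

\begin{proof}[Proof of Theorem~\ref{thm:upper}]
The case $f(3)=1$ is done. Let $k\ge4$ and let $G$ be connected and
$(C_k,C_{k+1},\dots)$-free. We show that $k-3$ cops, numbered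
$0,1,\dots,k-4$, win. If $|V(G)|=1$ this is trivial.

We say that the game is in \emph{State $J$} if it is the cops' turn, (a)--(c)
hold, the robber is in $C_J$, and cop $a$ is on $v_{\max(1,J-a)}$ for
$0\le a\le k-4$. The vertices occupied by cops in State $J$ are exactly the
$v_i$ with $\max(1,J-k+4)\le i\le J$, which are the vertices in
Lemma~\ref{lem:window}. For $k=4$, for example, there is one cop, on $v_J$, and
the lemma says that every exit other than $v_J$ is adjacent to $v_J$.

\emph{Start.} Place all cops on some vertex $v_1$. If the robber chooses $v_1$
he is caught. Otherwise let $C_1$ be the component of $G-v_1$ containing him.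
Since $G$ is connected, $N(C_1)=\{v_1\}$. So (a)--(c) hold for $J=1$, and the
game is in State~$1$.

\emph{Cop move in State $J$.} Let the robber be at $y\in C_J$. If $y\sim v_J$,
cop $0$ captures him. Otherwise let $C_{J+1}$ be the component of
$G[C_J\setminus N(v_J)]$ containing $y$. By (b), $C_J\cap N(v_J)\ne\emptyset$,
so $C_{J+1}\ne C_J$. As $G[C_J]$ is connected, some vertex of
$C_J\setminus C_{J+1}$ has a neighbor in $C_{J+1}$. That vertex cannot lie in
another component of $G[C_J\setminus N(v_J)]$, so it lies in $N(v_J)$; call it
$v_{J+1}$. Every cop moves to his position for $J+1$: cop $a$ goes from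
$v_{\max(1,J-a)}$ to $v_{\max(1,J+1-a)}$, that is, he stays or advances one step
along the path.

We check (a)--(c) for $J+1$.
\begin{itemize}
\item[(a)] The vertex $v_{J+1}$ lies in $C_J\cap N(v_J)$. By (b) for $J$ it is
not one of $v_1,\dots,v_J$, and it is not adjacent to any of
$v_1,\dots,v_{J-1}$, which have no neighbors in $C_J$.
\item[(b)] $G[C_{J+1}]$ is connected by definition. Since
$C_{J+1}\subseteq C_J\setminus N(v_J)$ and $v_{J+1}\in N(v_J)$, the set
$C_{J+1}$ contains none of $v_1,\dots,v_{J+1}$, and $v_J$ has no neighbor in it.
Neither have $v_1,\dots,v_{J-1}$, which have none in $C_J$. Finally, $v_{J+1}$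
has a neighbor in $C_{J+1}$ by its choice.
\item[(c)] Let $x\in N(C_{J+1})$. If $x\in C_J$, then $x\in N(v_J)$, because
$C_{J+1}$ is a component of $G[C_J\setminus N(v_J)]$. If $x\notin C_J$, then
$x\in N(C_J)$, and $x\ne v_J$ since $v_J$ has no neighbor in $C_{J+1}$; so $x$
has a neighbor in $\{v_1,\dots,v_J\}$ by (c) for $J$.
\end{itemize}

\emph{Robber move.} If the robber remains in $C_{J+1}$, the game is in State
$J+1$. Otherwise he moves to some $x\in N(C_{J+1})$. If $x=v_{J+1}$, he is
caught, as cop $0$ is there. If $x\ne v_{J+1}$, then by Lemma~\ref{lem:window},
applied to $J+1$, he is adjacent to a vertex occupied by a cop, who captures him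
in the next move.

\emph{End.} Since $|C_{J+1}|<|C_J|$, the process ends, and it can end only with
a capture. So $f(k)\le k-3$ for $k\ge4$.

Finally, let $k\ge3$ and let $G$ be connected and $P_k$-free. An induced cycle
of length at least $k+1$ contains an induced $P_k$, so $G$ is
$(C_{k+1},C_{k+2},\dots)$-free. As $k+1\ge4$, we get
$c(G)\le f(k+1)\le(k+1)-3=k-2$.
\end{proof}

\begin{thebibliography}{1}
\bibitem{Clow}
Alexander Clow, ``Cops and Robbers on Graphs without Long or Short Holes'',
arXiv:2610.36290 (2026).
\end{thebibliography}

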